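# Names for sets in small types: excluded middle without choice

## Codes, and a recursion from predicates to types

Fix $n\in\mathbb N$, and let $\mathcal V$ be the type of well-founded trees $\sup A\,f$ with $A:\mathsf{Type}_n$ and $f:A\to\mathcal V$. Read $\sup A\,f$ as the set whose elements are the $f(a)$, and write $x\approx y$ when two trees are the same set. For $i\le n$, a *code* at level $i$ is a pair $(A,D)$: a type $A:\mathsf{Type}_i$ of names, and a relation $D\,a\,x$, "$a$ denotes $x$", between names and sets, in which each name denotes at most one set up to $\approx$. A name may denote nothing, a set may have many names, and there is no function that computes the set from the name.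

For instance, $\mathbb N$ with "$m$ denotes $x$ iff $x\approx\bar m$", where $\bar m$ is the $m$-th numeral, is a code at level $0$ that names every element of $\omega$. If $B$ names the elements of a set $X$, then $B\to\mathsf{Prop}$ names its subsets: let $P:B\to\mathsf{Prop}$ denote the set, if there is one, whose elements are exactly the sets denoted by some $b$ with $P\,b$. Because $\mathsf{Prop}:\mathsf{Type}_0$, the type $B\to\mathsf{Prop}$ is in $\mathsf{Type}_i$ whenever $B$ is, so taking subsets does not raise the level.

The proof turns on a function
$$\Phi:(\mathcal V\to\mathsf{Prop})\to\mathsf{Code}_i .$$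
Its input is an ordinal given only as a *predicate* $p$ on sets. Its output is a *type* in $\mathsf{Type}_i$ that names every set in $V_p$, the part of the cumulative hierarchy below $p$. It is defined by well-founded recursion, and it exists only under an assumption that we will refute: that every ordinal $p$ in a certain range is singular, or not a strong limit, in a uniformly definable way.

The refutation is the Burali-Forti paradox. Let $K_i$ be the class of ordinals that are order types of relations on types in $\mathsf{Type}_i$. No code at level $i$ can name all of $K_i$, but $\Phi(K_i)$ would. So some ordinal is *not* definably singular. Used once, this gives a model of $\mathsf{ZF}$; used once for each universe below $n$, it gives $n$ ordinals that the constructible universe of that model regards as inaccessible. No choice principle is used.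

## The type theory $T$ and the equiconsistency question

**Definition (the theory $T$).** $T$ has the following ingredients.

- An impredicative universe $\mathsf{Prop}$ with definitional proof irrelevance: any two proofs of the same proposition are definitionally equal. Universes $\mathsf{Type}_0:\mathsf{Type}_1:\mathsf{Type}_2:\cdots$, with $\omega$ many $\mathsf{Type}_n$, cumulative by lifting, and $\mathsf{Prop}:\mathsf{Type}_0$.
- Dependent function types with $\beta$ and $\eta$, and inductive types and families with their recursors. Recursors of inductive propositions eliminate only into $\mathsf{Prop}$, except for syntactic subsingletons. In particular accessibility, recalled below, eliminates into every type.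
- Nothing else: function extensionality, propositional extensionality and quotient types are not assumed.

This is the kernel type theory of Lean without its built-in quotient types and without any of Lean's axioms. Two axioms are considered on top of $T$. *Excluded middle* (EM) is $\forall p:\mathsf{Prop}.\ p\vee\neg p$. *Choice* is a constant $\mathsf{choice}:\mathsf{Nonempty}\,\alpha\to\alpha$ for every type $\alpha$ in any universe, where $\mathsf{Nonempty}\,\alpha:\mathsf{Prop}$ is the inductive proposition with the single constructor $\alpha\to\mathsf{Nonempty}\,\alpha$. Choice turns a mere proof of nonemptiness into an element.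

**Accessibility.** For a relation $R$ on a type $X$, the predicate $\mathsf{Acc}_R:X\to\mathsf{Prop}$ is generated by the rule: if every $q$ with $R\,q\,p$ is accessible, then $p$ is accessible. Call $R$ well-founded if every element is accessible. Large elimination of $\mathsf{Acc}$ means that from a step function $F$, which computes a value at $p$ from values at all $q$ supplied with a proof of $R\,q\,p$, we obtain $f$ with
$$f(p)=F\,p\,(\lambda q\,\_.\ f(q)). \tag{1}$$
The recursor is applied to a proof $w_p$ of accessibility of $p$. By proof irrelevance $w_p$ equals $\mathsf{Acc.intro}\,p\,(\dots)$, and so (1) holds definitionally. It can also be proved as a propositional equality by induction on $\mathsf{Acc}$, and that is all we use.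

**What one can and cannot extract.** From a proof of $\exists x:A.\ \varphi(x)$ one cannot in general obtain an element of $A$, even if $x$ is unique, because $\exists$ eliminates only into $\mathsf{Prop}$. For the same reason one cannot define data by cases on $p\vee\neg p$. But *predicates* admit definite description. Suppose $\varphi$ is a property of predicates $P:S\to\mathsf{Prop}$ with a solution $P_0$ that is unique up to pointwise equivalence. Put
$$P^*:=\lambda z.\ \exists P.\ \varphi(P)\wedge P\,z. \tag{2}$$
Then $P^*$ is pointwise equivalent to $P_0$: if $P_0z$, take $P=P_0$; if $P^*z$ via $P$, then $P$ is equivalent to $P_0$, so $P_0z$. The term $P^*$ is written down without extracting anything.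

**The question.** A known result, quoted by the source of the problem (Mario Carneiro, "CIC + EM $\vdash$ Con(ZF): the consistency of ZF in type theory with excluded middle and no choice", arXiv:2609.23143 (2026)), says that $T+\mathrm{EM}+\text{choice}$ is equiconsistent with $\mathsf{ZFC}$ plus, for every $n\in\mathbb N$, the axiom that there exist $n$ inaccessible cardinals. Does the strength survive when choice is removed and EM is kept? It does.

Write $\mathsf{ZFC}_n$ for $\mathsf{ZFC}$ + "there are at least $n$ inaccessible cardinals", and $\mathsf{ZFC}_\omega=\bigcup_n\mathsf{ZFC}_n$. Inaccessible means uncountable, regular and strong limit. Let $\mathrm{inac}_L(\alpha)$ be the formula "($\alpha$ is an uncountable regular strong limit cardinal)$^L$", the superscript denoting relativization to the constructible universe $L$.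

**Theorem A.** For each $n\in\mathbb N$, $T+\mathrm{EM}$ proves that there is a transitive class model of $\mathsf{ZF}$ (a predicate $V_\theta$ on a type of sets $\mathcal V:\mathsf{Type}_{n+1}$) containing ordinals $\lambda_0<\dots<\lambda_{n-1}$ that satisfy $\mathrm{inac}_L$ in the model. Consequently $\mathrm{Con}(T+\mathrm{EM})\Rightarrow\mathrm{Con}(\mathsf{ZFC}_\omega)$, by an effective, finitary transformation of proofs.

**Corollary B.** $T+\mathrm{EM}$, $T+\mathrm{EM}+\text{choice}$ and $\mathsf{ZFC}_\omega$ are equiconsistent.

*Corollary B from Theorem A.* $\mathrm{Con}(\mathsf{ZFC}_\omega)\Rightarrow\mathrm{Con}(T+\mathrm{EM}+\text{choice})$ is the quoted result; $\mathrm{Con}(T+\mathrm{EM}+\text{choice})\Rightarrow\mathrm{Con}(T+\mathrm{EM})$ is trivial; $\mathrm{Con}(T+\mathrm{EM})\Rightarrow\mathrm{Con}(\mathsf{ZFC}_\omega)$ is Theorem A. $\square$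

From here until the last two sections we work inside $T+\mathrm{EM}$, with $n$ fixed. Lifts between universes are left implicit. For a proposition $\varphi$, $\mathsf{PLift}\,\varphi$ is $\varphi$ regarded as a type in any $\mathsf{Type}_i$. All types of data will be elements of $\mathsf{Type}_j$ with $j\le n+1$; $\mathsf{Type}_{n+2}$ occurs only as a classifier of motives of recursors.

## Sets, ordinals and ranks in $\mathcal V$

The purpose of this section is to check that the elementary theory of sets and ordinals needs only EM.

Let $\mathcal V:\mathsf{Type}_{n+1}$ be the inductive type with constructor $\sup:(A:\mathsf{Type}_n)\to(A\to\mathcal V)\to\mathcal V$. By recursion define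
$$\sup A f\approx\sup B g:=(\forall a\,\exists b.\ f a\approx g b)\wedge(\forall b\,\exists a.\ f a\approx g b),\qquad x\in\sup B g:=\exists b.\ x\approx g b .$$
By induction $\approx$ is an equivalence relation. Membership respects it: if $x'\approx x\approx gb$ and $\sup Bg\approx\sup B'g'$, then $gb\approx g'b'$ for some $b'$, so $x'\in\sup B'g'$. Moreover $x\approx y\leftrightarrow\forall z(z\in x\leftrightarrow z\in y)$. For the direction from right to left with $x=\sup Af$ and $y=\sup Bg$: each $fa\in x$, so $fa\in y$, so $fa\approx gb$ for some $b$; and symmetrically.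

A predicate is *extensional* if it respects $\approx$. A *class* is an extensional $p:\mathcal V\to\mathsf{Prop}$. Write $p\equiv q$ for pointwise equivalence, $p\subseteq q$ for pointwise implication, $\hat x:=\lambda z.\,z\in x$, and $\{f(a):a:A\}:=\sup A f$ for $A:\mathsf{Type}_i$, $i\le n$.

**$\in$-induction.** Suppose $\forall x((\forall y\in x.\,Py)\to Px)$. Then $\forall x'\approx x.\ Px'$, by structural induction on $x=\sup Af$: if $y\in x'$, then $y\approx fa$ for some $a$, so $Py$ by the hypothesis for $fa$; hence $Px'$. In particular $x\notin x$ for all $x$. With EM, a nonempty class $p$ has an $\in$-minimal element: otherwise $\in$-induction shows $\neg p(x)$ for all $x$.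

**Set operations.** Pairing is $\sup$ over a two-element type. For unions, every $x$ has an index type $\mathrm{ix}(x):\mathsf{Type}_n$, by recursion on $\mathcal V$, and $\bigcup\sup Af$ is indexed by $\Sigma_{a:A}\,\mathrm{ix}(fa)$. Numerals are $\bar0=\emptyset$, $\overline{m+1}=\bar m\cup\{\bar m\}$, and $\omega=\{\bar m:m:\mathbb N\}$. Separation of $x=\sup Af$ by an extensional $P$ is $\{f(a):a:\{a:A\mid P(fa)\}\}$. The power set of $x=\sup Af$ is $\{\{f(a):a:\{a\mid Sa\}\}:S:A\to\mathsf{Prop}\}$; a given $y\subseteq x$ is obtained from $Sa:=(fa\in y)$.

**Ordinals.** An ordinal is a transitive set of transitive sets. Elements of ordinals are ordinals: if $\beta\in\alpha$, then $\beta$ is transitive, and its elements, being elements of $\alpha$, are transitive.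

*Linearity: for ordinals, $\alpha\in\beta$ or $\alpha\approx\beta$ or $\beta\in\alpha$.* Otherwise take an $\in$-minimal ordinal $\alpha$ incomparable with some ordinal, then an $\in$-minimal ordinal $\beta$ incomparable with $\alpha$. Each $\beta'\in\beta$ is comparable with $\alpha$; since $\alpha\in\beta'$ or $\alpha\approx\beta'$ would give $\alpha\in\beta$, we have $\beta'\in\alpha$. Each $\alpha'\in\alpha$ is comparable with $\beta$; since $\beta\in\alpha'$ or $\beta\approx\alpha'$ would give $\beta\in\alpha$, we have $\alpha'\in\beta$. Hence $\alpha\approx\beta$, a contradiction.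

It follows that $\alpha\subseteq\beta$ iff $\alpha\in\beta$ or $\alpha\approx\beta$ (if $\alpha\subseteq\beta$, then $\beta\in\alpha$ would give $\beta\in\beta$). Write $\alpha\le\beta$ for this and $\alpha<\beta$ for $\alpha\in\beta$. An $\in$-minimal element of a class of ordinals is its least element. The set $\eta+1:=\eta\cup\{\eta\}$ is an ordinal. So is $\omega$: by induction each $\bar m$ is transitive, and its elements are numerals.

**Ranks.** Define $U:\mathcal V\to\mathcal V$ by $U(\sup Af)=\bigcup_a\mathcal P(U(fa))$. Then $U$ respects $\approx$, by structural induction: if $\sup Af\approx\sup Bg$ and $z\subseteq U(fa)$, take $b$ with $fa\approx gb$; by induction $U(fa)\approx U(gb)$, so $z\subseteq U(gb)$; and symmetrically. Therefore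
$$z\in U(x)\leftrightarrow\exists y\in x.\ z\subseteq U(y). \tag{3}$$
For an ordinal $\alpha$ put $V_\alpha:=U(\alpha)$, so that $x\in V_\alpha\leftrightarrow\exists\eta\in\alpha.\ x\subseteq V_\eta$. We read off:

- $V_\alpha\subseteq V_\beta$ for $\alpha\le\beta$, and a subset of an element of $V_\alpha$ is in $V_\alpha$.
- $V_\alpha$ is transitive: if $w\in x\subseteq V_\eta$ with $\eta\in\alpha$, then $w\in V_\eta\subseteq V_\alpha$.
- $V_{\alpha+1}\approx\mathcal P(V_\alpha)$, since $\eta\in\alpha+1$ implies $V_\eta\subseteq V_\alpha$.
- $\alpha\subseteq V_\alpha$: by induction, $\eta\in\alpha$ gives $\eta\subseteq V_\eta$, so $\eta\in V_\alpha$.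

**Class ordinals.** A class ordinal is a class $p$ of ordinals with $p(z)\wedge w\in z\Rightarrow p(w)$. Examples: $\hat\alpha$ for an ordinal $\alpha$, and the class of all ordinals. The latter is not $\equiv\hat\alpha$ for any ordinal $\alpha$, since that would give $\alpha\in\alpha$. For a class ordinal $p$ let
$$V_p(x):\Leftrightarrow\exists\eta.\ p(\eta)\wedge x\subseteq V_\eta .$$
If $p\equiv\hat\alpha$, then $V_p\equiv\hat V_\alpha$. As before, $V_p$ is transitive and closed under subsets of its elements. If $p(\eta)$, then $\eta\in V_p$ and $V_\eta\in V_p$, because $\eta\subseteq V_\eta$ and $V_\eta\subseteq V_\eta$. (We write $x\in V_p$ for $V_p(x)$.)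

**Fact 1.** Let $p$ be a class ordinal. For an ordinal $\delta$, either $p(\delta)$ or $p\subseteq\hat\delta$. If $p\subseteq\hat x$ for a set $x$, then $p\equiv\hat\alpha$ for an ordinal $\alpha$.

*Proof.* If $p\not\subseteq\hat\delta$, there is $\eta$ with $p(\eta)$ and $\eta\notin\delta$. By linearity $\delta\le\eta$, so $p(\delta)$. For the second part let $\alpha=\{z\in x:p(z)\}$ by separation. It is a transitive set of ordinals. $\square$

**Fact 2.** A nonempty class ordinal $p$ is either a *successor*, $p\equiv\widehat{\beta+1}$ for an ordinal $\beta$, or a *limit*, meaning $p(\eta)\Rightarrow p(\eta+1)$, and not both.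

*Proof.* If $p$ is not a limit, take $\eta$ with $p(\eta)$ and $\neg p(\eta+1)$. If $p(\zeta)$ and $\zeta\not\le\eta$, then $\eta\in\zeta$, so $\eta+1\subseteq\zeta$, that is, $\eta+1\le\zeta$, and $p(\eta+1)$, a contradiction. So $p(\zeta)$ implies $\zeta\le\eta$, and $p\equiv\widehat{\eta+1}$. If $p\equiv\widehat{\beta+1}$ were a limit, then $p(\beta)$ would give $p(\beta+1)$, that is, $\beta+1\in\beta+1$. $\square$

## Replacement asks for unique choice

The obvious plan is to show that $\mathcal V$ itself satisfies $\mathsf{ZF}$. By the previous section, extensionality, foundation, pairing, union, power set, infinity and separation are all fine. For replacement we are given a set $\sup Af$ and a proof of $\forall a:A\,\exists!y\,\varphi(fa,y)$, uniqueness being up to $\approx$. The image set should be $\sup A\,g$ with $g:A\to\mathcal V$ and $\varphi(fa,g(a))$. With choice we get $g$ at once, from the nonemptiness of the types $\{y\mid\varphi(fa,y)\}$. Without choice the plan stops exactly here: $\exists!y$ is a proposition, and its recursor does not produce an element of $\mathcal V$.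

Definite description (2) gives something weaker. For each $a$ it gives the *class* $\lambda z.\,\exists y.\ \varphi(fa,y)\wedge z\in y$, that is, the wanted set as a predicate. The missing step is to return from predicates to a type that can serve as an index for $\sup$, and codes are designed for it. Note also that replacement in all of $\mathcal V$ is more than we need: one class $V_\theta$ that satisfies it is enough.

## The calculus of codes

**Definition.** Let $i\le n$. A code $Q:\mathsf{Code}_i$ is a pair $(A,D)$ with $A:\mathsf{Type}_i$ and $D:A\to\mathcal V\to\mathsf{Prop}$, bundled with proofs that $D$ is extensional in $x$ and *functional*: $Dax\wedge Dax'\Rightarrow x\approx x'$. The code *covers* a class $X$ if $\forall x(X(x)\to\exists a.\,Dax)$. It then covers every subclass of $X$.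

Since $\mathsf{Type}_i:\mathsf{Type}_{i+1}$ and $\mathcal V\to\mathsf{Prop}:\mathsf{Type}_{n+1}$, the type $\mathsf{Code}_i$ is in $\mathsf{Type}_{n+1}$. It is a legitimate target of recursion.

**Definition.** $Q\oplus Q'$ is the disjoint sum; it covers whatever $Q$ or $Q'$ covers. For $J:\mathsf{Type}_i$ and codes $Q_j=(B_j,E_j)$ in $\mathsf{Code}_i$, $j:J$, the code $\mathsf{PS}_{j:J}Q_j$ has carrier $\Sigma_{j:J}(B_j\to\mathsf{Prop}):\mathsf{Type}_i$, and
$$(j,P)\text{ denotes }x:\Leftrightarrow\forall z\,\bigl(z\in x\leftrightarrow\exists b.\ Pb\wedge E_jbz\bigr). \tag{4}$$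

This is extensional in $x$, and functional because sets with the same elements are $\approx$. Nothing says that every $(j,P)$ denotes a set; that would be replacement over again. What we need is the following.

**Lemma 3.** If $Q_j$ covers $X$ and $x$ is a set with $\hat x\subseteq X$, then some $(j,P)$ denotes $x$.

*Proof.* Take $Pb:=\exists z.\ z\in x\wedge E_jbz$. If $z\in x$, then $X(z)$, so some $b$ denotes $z$, and $Pb$. Conversely, let $Pb$ and $E_jbz$. Then $E_jbz'$ for some $z'\in x$, and $z\approx z'$ by functionality, so $z\in x$. $\square$

**The hierarchy up to $\omega+\omega$, by hand.** Take level $0$. Let $N_0$ be the empty code and $N_{m+1}=\mathsf{PS}_{j:\mathbf 1}N_m$, with $\mathbf 1$ a one-element type. By induction $N_m$ covers $\hat V_{\bar m}$: if $x\in V_{\overline{m+1}}$, then $x\subseteq V_{\bar m}$; use Lemma 3. So $W:=\mathsf{PS}_{m:\mathbb N}N_m$ covers $\hat V_\omega$, because $x\in V_\omega$ means $x\subseteq V_{\bar m}$ for some $m$. Continue with $M_0=W$ and $M_{m+1}=\mathsf{PS}_{j:\mathbf 1}M_m$, which cover $\hat V_{\omega+m}$. Then $\mathsf{PS}_{m:\mathbb N}M_m$ covers $\hat V_{\omega+\omega}$, where $\omega+\omega=\bigcup_m(\omega+m)$.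 No choice was needed, because the sequence $m\mapsto\omega+m$ leading up to $\omega+\omega$ was given explicitly.

**Two ways to continue that fail.** To go on transfinitely one might index by *all* smaller ordinals: $\Phi(p)=\mathsf{PS}_q\,\Phi(q)$ over all class ordinals $q\equiv\hat\beta$ with $p(\beta)$. But those $q$ are predicates on $\mathcal V$, so their type is formed in $\mathsf{Type}_{n+1}$, whereas $\mathsf{PS}$ needs its index type in $\mathsf{Type}_i$ with $i\le n$. One might instead use at each limit a short sequence leading up to it, as for $\omega+\omega$. But if we know only that such sequences *exist*, using them as data requires choosing one for every limit. The Ladder Lemma below handles both difficulties. Its index type comes from an earlier stage of the same recursion, and its sequences are relations, read only through definite description.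

## Small ordinals and Burali-Forti

For well-founded $R:A\to A\to\mathsf{Prop}$ with $A:\mathsf{Type}_i$, $\mathsf{Acc}$-recursion gives $c:A\to\mathcal V$ with
$$c(b)=\{c(a):a:\{a\mid Rab\}\},\qquad\text{and we put}\qquad \mathrm{clps}(A,R):=\{c(a):a:A\}. \tag{5}$$
For $(\mathbb N,<)$, strong induction gives $c(m)\approx\bar m$, since the elements of $\bar m$ are the $\bar k$ with $k<m$. So $\mathrm{clps}(\mathbb N,<)\approx\omega$. For a two-element type with the empty relation, both elements go to $\emptyset$ and $\mathrm{clps}\approx\{\emptyset\}$.

**Definition.** An ordinal $\alpha$ is *$i$-small* if $\alpha\approx\mathrm{clps}(A,R)$ for some $A:\mathsf{Type}_i$ and well-founded $R$. Let $K_i$ be the class of $i$-small ordinals.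

The next lemma converts names into genuine sets, but only for ordinals. An ordinal can be rebuilt from the order relation between names.

**Lemma 4.** If a code $(A,D):\mathsf{Code}_i$ covers a class ordinal $p$, then $p\equiv\hat\kappa$ for an $i$-small ordinal $\kappa$.

*Proof.* Let $A'=\{a:A\mid\exists\xi.\ p(\xi)\wedge Da\xi\}$, and on $A'$ let $Rab:\Leftrightarrow\exists\xi,\eta.\ Da\xi\wedge Db\eta\wedge\xi\in\eta$.

**Step 1.** *We show that $R$ is well-founded, so that $c$ exists.* By $\in$-induction on $\eta$, for all $b:A'$, $Db\eta\Rightarrow\mathsf{Acc}_Rb$. Indeed, if $Rab$ via $\xi,\eta'$, then $\eta'\approx\eta$ by functionality, so $Da\xi$ with $\xi\in\eta$, and $a$ is accessible by induction. Every $b:A'$ denotes something, so every $b:A'$ is accessible.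

**Step 2.** *We show that $c$ returns the denoted ordinals.* By $\in$-induction on $\eta$, for all $b:A'$, $p(\eta)\wedge Db\eta\Rightarrow c(b)\approx\eta$. If $Rab$, then as in Step 1 $a$ denotes some $\xi\in\eta$; $p(\xi)$ holds since $p$ is downward closed; so $c(a)\approx\xi$ by induction. Conversely, each $\xi\in\eta$ satisfies $p(\xi)$, so it is denoted by some $a$, which lies in $A'$; then $Rab$ and $c(a)\approx\xi$. So $c(b)$ and $\eta$ have the same elements.

**Step 3.** *We collect.* Let $\kappa:=\mathrm{clps}(A',R)$. An element of $\kappa$ is $\approx c(a)$ for some $a:A'$, which denotes some $\xi$ with $p(\xi)$, and $c(a)\approx\xi$. Conversely, if $p(\xi)$, some $a:A'$ denotes $\xi$ and $c(a)\approx\xi$. So $\hat\kappa\equiv p$. Hence $\kappa$ is a transitive set of ordinals, that is, an ordinal, and it is $i$-small by construction. $\square$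

**Lemma 5.**

(a) $K_i$ is a class ordinal.

(b) No $Q:\mathsf{Code}_i$ covers $K_i$.

(c) For $i<n$, $K_i\equiv\hat\kappa_i$ for an ordinal $\kappa_i$ with $K_{i+1}(\kappa_i)$.

(d) $K_0(\omega)$.

*Proof.* (a) $K_i$ is extensional. Let $\alpha\approx\mathrm{clps}(A,R)$ be an ordinal and $\beta\in\alpha$. The code $(A,\ Dax:=c(a)\approx x)$ covers $\hat\alpha$, hence $\hat\beta$. Lemma 4 for the class ordinal $\hat\beta$ shows that $\beta$ is $i$-small.

(b) Otherwise Lemma 4 gives an $i$-small $\kappa$ with $K_i\equiv\hat\kappa$. Then $\kappa\in\kappa$, which is impossible.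

(c) The type $I$ of pairs $X$ consisting of a type $A:\mathsf{Type}_i$ and a well-founded relation on $A$ is in $\mathsf{Type}_{i+1}$. With $DXx:=\mathrm{clps}(X)\approx x$ it is an element of $\mathsf{Code}_{i+1}$, as $i+1\le n$, and it covers $K_i$. Apply Lemma 4 at level $i+1$.

(d) Apply Lemma 4 to the code $(\mathbb N,\ Dmx:=x\approx\bar m)$ and $\hat\omega$, or use the example after (5). $\square$

Put $\kappa_{-1}:=\omega$. Then
$$K_i(\kappa_{i-1})\ \text{ for all }0\le i\le n,\qquad \omega=\kappa_{-1}<\kappa_0<\dots<\kappa_{n-1}. \tag{6}$$
The first part is Lemma 5(d) for $i=0$ and Lemma 5(c) otherwise; for $i<n$ it says $\kappa_{i-1}\in\kappa_i$, which is the second part.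

The next lemma starts the recursion: below one fixed small $\delta$ we can name everything.

**Lemma 6.** If $K_i(\delta)$, some code in $\mathsf{Code}_i$ covers $\hat V_\delta$.

*Proof.* Let $\delta\approx\mathrm{clps}(A,R)$. By $\mathsf{Acc}$-recursion into $\mathsf{Code}_i$ define $\Psi(b)=\mathsf{PS}_{a:\{a\mid Rab\}}\Psi(a)$. By induction $\Psi(b)$ covers $\widehat{U(c(b))}$: if $x\in U(c(b))$, then by (3) $x\subseteq U(y)$ for some $y\in c(b)$; here $y\approx c(a)$ for some $a$ with $Rab$, so $x\subseteq U(c(a))$, which $\Psi(a)$ covers; use Lemma 3. In the same way $\mathsf{PS}_{a:A}\Psi(a)$ covers $\widehat{U(\delta)}=\hat V_\delta$. $\square$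

## The Ladder Lemma

A *ladder* for an ordinal $p$ will be a definable, possibly partial, function from $V_\gamma$, for some $\gamma$ in $p$, onto a cofinal set of ordinals in $p$. It is presented by two relations: $\Gamma p\gamma$ describes $\gamma$, and $Gpy\xi$ says that $y\in V_\gamma$ is sent to $\xi$. For $p\equiv\widehat{\omega+\omega}$ one may take $\gamma=\omega$ and let $Gpy\xi$ say that $y\approx\bar m$ and $\xi\approx\omega+m$ for some $m:\mathbb N$.

Ladders solve the problem of the large index type in two recursive calls. The first, at the smaller ordinal $\gamma$, returns a *type in $\mathsf{Type}_i$* that names all elements of $V_\gamma$. Each name $s$, through $G$, describes a further ordinal $\xi$ in $p$, and the second call is made there. Both $\gamma$ and $\xi$ enter as predicates, by definite description, and for this reason the recursion runs on $\mathcal V\to\mathsf{Prop}$ and not on $\mathcal V$: calling a function at $\xi:\mathcal V$ would require $\xi$ as data.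

**Lemma 7 (Ladder Lemma).** Let $i\le n$ and $K_i(\delta)$. There are no relations $\Gamma:(\mathcal V\to\mathsf{Prop})\to\mathcal V\to\mathsf{Prop}$ and $G:(\mathcal V\to\mathsf{Prop})\to\mathcal V\to\mathcal V\to\mathsf{Prop}$, with $Gpy\xi$ invariant under $\approx$ in $y$, such that for every class ordinal $p\subseteq K_i$ with $p(\delta)$ there is an ordinal $\gamma$ with $p(\gamma)$, $\Gamma p\gamma$, $\forall\gamma'(\Gamma p\gamma'\to\gamma'\approx\gamma)$, and

(a) $y\in V_\gamma\wedge Gpy\xi\wedge Gpy\xi'\Rightarrow\xi\approx\xi'$;

(b) $y\in V_\gamma\wedge Gpy\xi\Rightarrow p(\xi)$;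

(c) for all $\eta$ with $p(\eta)$ there are $y\in V_\gamma$ and $\xi$ with $Gpy\xi$ and $\eta\subseteq\xi$.

*Proof.* Suppose there are.

**Step 1.** *We fix a code for the bottom of the recursion.* Lemma 6 says that a code $Q_0:\mathsf{Code}_i$ covering $\hat V_\delta$ exists. The goal is $\mathsf{False}$, a proposition, so we may eliminate this existential and fix $Q_0$.

**Step 2.** *We give the relation along which to recurse.* On $\mathcal V\to\mathsf{Prop}$ let
$$q\triangleleft p:\Leftrightarrow p,q\text{ are class ordinals and }\exists\beta.\ p(\beta)\wedge q\equiv\hat\beta .$$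
It is well-founded. First, by $\in$-induction on $\beta$, every $q\equiv\hat\beta$ is accessible: if $r\triangleleft q$, then $r\equiv\hat\eta$ with $q(\eta)$, that is, $\eta\in\beta$, so $r$ is accessible by induction. Now let $p$ be arbitrary. Every $q\triangleleft p$ is $\equiv\hat\beta$ for some $\beta$, hence accessible; so $p$ is accessible.

**Step 3.** *We define $\Phi$.* Put $\gamma(p):=\lambda z.\ \exists\gamma.\ \Gamma p\gamma\wedge z\in\gamma$. By large elimination of $\mathsf{Acc}_\triangleleft$ define $\Phi:(\mathcal V\to\mathsf{Prop})\to\mathsf{Code}_i$, written $\Phi(p)=(A_p,D_p)$, by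
$$\Phi(p)=Q_0\oplus\mathsf{PS}_{(u,s,v):J_p}\ \Phi(h_p(u,s)), \tag{7}$$
$$J_p=\Sigma\bigl(u:\mathsf{PLift}(\gamma(p)\triangleleft p)\bigr)\ \Sigma\bigl(s:A_{\gamma(p)}\bigr)\ \mathsf{PLift}\bigl(h_p(u,s)\triangleleft p\bigr),$$
$$h_p(u,s):=\lambda z.\ \exists y,\xi.\ D_{\gamma(p)}\,s\,y\wedge Gpy\xi\wedge z\in\xi .$$
This is a legitimate recursion. In terms of a step function, with $r(q,t)$ standing for the recursive value at $q$ for a proof $t$ of $q\triangleleft p$: given $u$, the pair $(A_{\gamma(p)},D_{\gamma(p)})$ is $r(\gamma(p),u)$, which determines the type of $s$ and the predicate $h_p(u,s)$; given also $v$, the code placed at the index $(u,s,v)$ is $r(h_p(u,s),v)$. So every call comes with a proof of descent, and (1) gives (7). Also $J_p:\mathsf{Type}_i$, because $A_{\gamma(p)}:\mathsf{Type}_i$ as the carrier of a code at level $i$, and the $\mathsf{PLift}$s may be taken in $\mathsf{Type}_i$. So $\mathsf{PS}$ applies. Note that no data are defined by cases: if $\gamma(p)\triangleleft p$ fails, $J_p$ is simply empty, and $Q_0$ is present in every case.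

**Step 4.** *We prove the claim: for every class ordinal $p\subseteq K_i$, $\Phi(p)$ covers $V_p$.* The proof is by $\triangleleft$-induction. Here case distinctions are allowed, because we are proving a proposition.

If $\neg p(\delta)$, then $p\subseteq\hat\delta$ by Fact 1, so $V_p\subseteq\hat V_\delta$ (if $p(\eta)$ and $x\subseteq V_\eta$, then $\eta\in\delta$ and $x\in V_\delta$). This is covered by $Q_0$.

Let $p(\delta)$, and let $\gamma$ be as in the hypothesis. *First call.* By $\Gamma p\gamma$ and uniqueness, $\gamma(p)\equiv\hat\gamma$. So $\gamma(p)$ is a class ordinal; $\gamma(p)\subseteq p\subseteq K_i$ since $p(\gamma)$; and $\gamma(p)\triangleleft p$, which supplies $u$. By induction $\Phi(\gamma(p))$ covers $V_{\gamma(p)}\equiv\hat V_\gamma$.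

*Second call.* Let $V_p(x)$, say $p(\eta)$ and $x\subseteq V_\eta$. By (c) take $y\in V_\gamma$ and $\xi$ with $Gpy\xi$ and $\eta\subseteq\xi$, and take $s:A_{\gamma(p)}$ denoting $y$. We check $h_p(u,s)\equiv\hat\xi$. If $z\in\xi$, then $y,\xi$ witness $h_p(u,s)(z)$. Conversely, let $s$ denote $y'$, $Gpy'\xi'$ and $z\in\xi'$. Then $y'\approx y$ by functionality of the code, so $Gpy\xi'$ by invariance, so $\xi'\approx\xi$ by (a), so $z\in\xi$. By (b) $p(\xi)$. Hence $h_p(u,s)$ is a class ordinal, $h_p(u,s)\subseteq p\subseteq K_i$, and $h_p(u,s)\triangleleft p$, which supplies $v$. By induction $\Phi(h_p(u,s))$ covers $V_{h_p(u,s)}\equiv\hat V_\xi$. Since $\eta\subseteq\xi$, we have $x\subseteq V_\eta\subseteq V_\xi$. By Lemma 3 some $((u,s,v),P)$ denotes $x$, so some element of $A_p$ denotes $x$.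

**Step 5.** *We contradict Burali-Forti.* Apply the claim to $p=K_i$, a class ordinal by Lemma 5(a). The code $\Phi(K_i):\mathsf{Code}_i$ covers $V_{K_i}$, and $K_i\subseteq V_{K_i}$ because $\eta\subseteq V_\eta$. This contradicts Lemma 5(b). $\square$

In the applications, the assumption to be refuted must supply ladders. Successors always have one, with a single rung.

**Lemma 8.** Let $\delta\ge\omega$. In order to contradict the Ladder Lemma for $i$ and $\delta$, it suffices to define $\Gamma$ and $G$ with the stated properties for limits $p\subseteq K_i$ with $p(\delta)$.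

*Proof.* For a successor $p\equiv\widehat{\beta+1}$ with $p(\delta)$ put
$$\Gamma p\gamma:\Leftrightarrow\gamma\approx1,\qquad Gpy\xi:\Leftrightarrow y\approx\emptyset\wedge\xi\approx\beta .$$
Here $\beta$ is determined by $p$ up to $\approx$: if $\beta+1\approx\beta'+1$, then $\beta\le\beta'$ and $\beta'\le\beta$. Since $1<\omega\le\delta$ and $p(\delta)$, we have $p(1)$. Since $V_1=\{\emptyset\}$, (a) holds; (b) is $p(\beta)$; for (c), $\eta\in\beta+1$ implies $\eta\subseteq\beta$, and $y=\emptyset\in V_1$ has $Gp\emptyset\beta$.

A $p$ with $p(\delta)$ is nonempty, so by Fact 2 it is a successor or a limit and not both. Combine the two definitions by a disjunction inside $\mathsf{Prop}$: "$p$ is a successor and … , or $p$ is a limit and …". $\square$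

## Failures of replacement are ladders: a model of $\mathsf{ZF}$

**Formulas and satisfaction.** Let $\mathsf{Form}:\mathsf{Type}_0$ be the inductive type of formulas of set theory with variables indexed by $\mathbb N$, and $\#:\mathsf{Form}\to\mathbb N$ an injective coding, defined by recursion from an injective pairing function on $\mathbb N$. For a class $X$ define $X\models\varphi[v]$, for $v:\mathbb N\to\mathcal V$ with values in $X$, by recursion on $\varphi$ into $\mathsf{Prop}$, interpreting $=,\in$ by $\approx,\in$ and letting quantifiers range over $X$. By induction on $\varphi$ this is invariant under $\approx$ (pointwise in $v$) and under $\equiv$ (in $X$).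

Classical first-order logic with equality is sound for nonempty $X$. Take a Hilbert calculus. The propositional axioms hold by EM; the quantifier axioms by the substitution lemma, proved by induction on $\varphi$; the equality axioms by invariance under $\approx$; and the rules preserve truth under all assignments with values in $X$. In particular $\bot$ cannot be derived from formulas true in $X$, because $X$, being nonempty, admits an assignment.

**The axioms.** We axiomatize $\mathsf{ZF}$ by extensionality, pairing, union, power set, infinity, separation, foundation, and, for $\varphi$ with free variables among $x,y,q$,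
$$\forall q\,\forall a\,[\forall x\in a\,\exists!y\,\varphi(x,y,q)\to\exists b\,\forall x\in a\,\exists y\in b\,\varphi(x,y,q)]. \tag{8}$$
Several parameters are handled by applying (8) to $\exists q_1\dots q_m(q=\langle q_1,\dots,q_m\rangle\wedge\varphi(x,y,q_1,\dots,q_m))$. Separation from $b$ then gives the exact image, so the usual form of replacement follows.

**Lemma 9.** If $p$ is a limit class ordinal with $p(\omega)$, then $V_p$ satisfies all these axioms except possibly replacement.

*Proof.* $V_p$ is nonempty, transitive and closed under subsets of its elements. Two members of $V_p$ with the same elements in $V_p$ have the same elements, so extensionality holds. An $\in$-minimal element of a nonempty $x\in V_p$ lies in $V_p$ and witnesses foundation. If $x,y\in V_p$, by linearity there is one $\eta$ with $p(\eta)$ and $x,y\subseteq V_\eta$. Then $x,y\in V_{\eta+1}$, so $\{x,y\}\subseteq V_{\eta+1}$; subsets of $x$ lie in $V_{\eta+1}$, so $\mathcal P(x)\subseteq V_{\eta+1}$; and $\bigcup x\subseteq V_\eta$ by transitivity of $V_\eta$. As $p(\eta+1)$, these sets are in $V_p$. This gives pairing, power set (all subsets of $x$ lie in $V_p$)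 and union. From $\omega\subseteq V_\omega$ and $p(\omega)$ we get $\omega\in V_p$ and infinity. For separation, $\mathcal V$ has separation for the extensional predicate $z\mapsto(V_p\models\varphi[\dots z\dots])$, and the resulting subset of an element of $V_p$ is in $V_p$. $\square$

**Proposition 10.** There is a limit class ordinal $\theta$ with $\theta(\kappa_{n-1})$ and $V_\theta\models\mathsf{ZF}$.

*Proof.* Suppose not. We contradict the Ladder Lemma with $i=n$ and $\delta=\kappa_{n-1}$; by (6), $K_n(\delta)$ and $\delta\ge\omega$. By Lemma 8 let $p\subseteq K_n$ be a limit with $p(\delta)$. Then $p(\omega)$.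

**Step 1.** *We describe the failure of replacement at $p$ without choosing anything.* By assumption $V_p\not\models\mathsf{ZF}$, so by Lemma 9 an instance of (8) fails. Let $\mathrm{Fail}(p,\varphi,a,q)$ say: $a,q\in V_p$; $V_p\models\forall x\in a\,\exists!y\,\varphi(x,y,q)$; and there is no $b\in V_p$ with $\forall x\in a\,\exists y\in b\,(V_p\models\varphi(x,y,q))$. Let $\varphi$ be the formula with least $\#\varphi$ for which some $a,q$ satisfy $\mathrm{Fail}(p,\varphi,a,q)$; since $\#$ is injective, $p$ determines $\varphi$. One would now like to pick a pair $(a,q)$ for this $\varphi$, and cannot: there may be many, and we have no definable choice among them. Instead let $\rho$ be the least ordinal such that *some* pair $(a,q)$ with $\mathrm{Fail}(p,\varphi,a,q)$ has $a,q\in V_\rho$, and keep *all* failing pairs in $V_\rho$. The ordinal $\rho$ exists and $p(\rho)$ holds: given a failing pair, there is $\eta$ with $p(\eta)$ and $a,q\subseteq V_\eta$, so $a,q\in V_{\eta+1}$ and $p(\eta+1)$; thus $\rho\le\eta+1$. And $\rho$ is determined by $p$ up to $\approx$.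

**Step 2.** *We define the ladder.* Put $\Gamma p\gamma:\Leftrightarrow\gamma\approx\rho+4$. Put $Gpw\xi$ iff there are $a,q\in V_\rho$ with $\mathrm{Fail}(p,\varphi,a,q)$, $x\in a$ and $y\in V_p$ such that
$$w\approx\langle\langle a,q\rangle,x\rangle,\qquad V_p\models\varphi(x,y,q),\qquad \xi\text{ is the least ordinal with }y\subseteq V_\xi .$$
The failing pair is part of the argument $w$, and so no pair has to be chosen. (Formally $\varphi$ and $\rho$ are quantified existentially together with their defining properties.) $G$ is invariant under $\approx$ in $w$.

**Step 3.** *We verify the hypotheses of the Ladder Lemma.* Since $p$ is a limit and $p(\rho)$, we have $p(\rho+4)$. All arguments $w$ lie in $V_{\rho+4}$: we have $a,q,x\in V_\rho$, using transitivity for $x$; so $\{a\},\{a,q\}\in V_{\rho+1}$ and $\langle a,q\rangle\in V_{\rho+2}$; so $\{\langle a,q\rangle\}$ and $\{\langle a,q\rangle,x\}$ are in $V_{\rho+3}$, and $w\in V_{\rho+4}$.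

(a) $w$ determines $a,q,x$ up to $\approx$; then $y$ is determined up to $\approx$ because $V_p\models\exists!y\,\varphi(x,y,q)$; then $\xi$ is.

(b) $y\in V_p$ gives $y\subseteq V_\eta$ for some $\eta$ with $p(\eta)$; so $\xi\le\eta$ and $p(\xi)$.

(c) Let $p(\eta)$, and fix a failing $(a,q)$ in $V_\rho$, which is allowed since (c) is a proposition. Each $x\in a$ has a corresponding $y$ and $\xi$. If every such $\xi$ were $<\eta$, every such $y\subseteq V_\xi$ would be in $V_\eta$, and $b=V_\eta\in V_p$ would contradict $\mathrm{Fail}(p,\varphi,a,q)$. So some $x\in a$ gives $\xi\ge\eta$, that is, $\eta\subseteq\xi$, with $w=\langle\langle a,q\rangle,x\rangle\in V_{\rho+4}$.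

With Lemma 8 this contradicts the Ladder Lemma. $\square$

## Ordinals that are inaccessible in $L$

Fix $\theta$ from Proposition 10. We now want, in each gap between $\kappa_{i-1}$ and $\kappa_i$, an ordinal that is inaccessible in the $L$ of $V_\theta$. If there is none, every limit ordinal in the gap is singular or not a strong limit in $L$, and each of these alternatives yields a ladder. Passing to $L$ makes the ladder canonical: $L$ has a definable well-order $<_L$, so "the least ladder" makes sense. We use the textbook theorem of Gödel that $\mathsf{ZF}$ proves $L\models\mathsf{ZFC}$ and that $<_L$ well-orders $L$.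

**Lemma 11.** $\mathsf{ZF}$ proves: if $\alpha>\omega$ is a limit ordinal with $\neg\mathrm{inac}_L(\alpha)$, there are $\gamma<\alpha$ and a function $h\in L$ with
$$\mathrm{dom}\,h\subseteq\mathcal P(\gamma),\qquad \mathrm{ran}\,h\subseteq\alpha,\qquad \forall\eta<\alpha\ \exists\xi\in\mathrm{ran}\,h.\ \eta\le\xi. \tag{9}$$

*Proof.* If $\alpha$ is not regular in $L$, take a cofinal $f:\gamma\to\alpha$ in $L$ with $\gamma<\alpha$, and put $h(\{\xi\})=f(\xi)$ for $\xi<\gamma$. If $\alpha$ is regular in $L$, it is a cardinal of $L$, since a bijection in $L$ from a smaller ordinal would be cofinal; and it is uncountable there, as $\alpha>\omega$. By $\neg\mathrm{inac}_L(\alpha)$ it is not a strong limit in $L$: for some $\gamma<\alpha$, $\mathcal P(\gamma)^L$ does not have cardinality below $\alpha$ in $L$. By choice in $L$ there is an injection $\alpha\to\mathcal P(\gamma)^L$ in $L$. Let $h$ be its inverse; its range is $\alpha$. $\square$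

Let $\chi(\alpha,\gamma,h)$ say: $\gamma$ is least such that some $h\in L$ satisfies (9), and $h$ is the $<_L$-least such function for this $\gamma$. Then $\mathsf{ZF}$ proves that for $\alpha$ as in Lemma 11 there is exactly one pair $(\gamma,h)$ with $\chi(\alpha,\gamma,h)$. By soundness, this holds in $V_\theta$.

**Proposition 12.** For each $i<n$ there is an ordinal $\lambda_i$ with $\kappa_{i-1}<\lambda_i\le\kappa_i$ and $V_\theta\models\mathrm{inac}_L[\lambda_i]$.

*Proof.* Suppose not for some $i$. We contradict the Ladder Lemma for this $i$ and $\delta=\kappa_{i-1}$; by (6), $K_i(\delta)$ and $\delta\ge\omega$. By Lemma 8 let $p\subseteq K_i$ be a limit class ordinal with $p(\delta)$.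

**Step 1.** *We locate $p$ inside $V_\theta$.* Since $p\subseteq K_i\equiv\hat\kappa_i$, Fact 1 gives $p\equiv\hat\alpha$ for an ordinal $\alpha$. It is a limit, $\kappa_{i-1}<\alpha$ by $p(\delta)$, and $\alpha\le\kappa_i\le\kappa_{n-1}$. From $\theta(\kappa_{n-1})$ we get $\theta(\alpha)$, hence $\alpha\in V_\theta$.

**Step 2.** *We read a ladder off $V_\theta$.* The class $V_\theta$ is transitive, so $\Delta_0$ notions (limit ordinal, being $\omega$, ordered pair, function, domain, range) mean the same in $V_\theta$ as in $\mathcal V$. So $V_\theta$ sees that $\alpha$ is a limit ordinal above $\omega$. By assumption $V_\theta\models\neg\mathrm{inac}_L[\alpha]$. Hence there is a pair $\gamma,h\in V_\theta$, unique up to $\approx$, with $V_\theta\models\chi[\alpha,\gamma,h]$; and by absoluteness $\gamma\in\alpha$, $h$ really is a function, and (9) really holds. The pair is determined by $p$. Put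
$$\Gamma p\gamma':\Leftrightarrow\gamma'\approx\gamma+1,\qquad Gpy\xi:\Leftrightarrow\langle y,\xi\rangle\in h,$$
formally: there exist $\alpha,\gamma,h$ with $p\equiv\hat\alpha$, $V_\theta\models\chi[\alpha,\gamma,h]$ and the stated condition.

**Step 3.** *We verify the hypotheses.* $G$ is invariant under $\approx$ in $y$. Since $\alpha$ is a limit, $\gamma+1\in\alpha$, so $p(\gamma+1)$. (a) holds since $h$ is a function, and (b) since $\mathrm{ran}\,h\subseteq\alpha$. For (c), given $\eta\in\alpha$, (9) provides $\langle y,\xi\rangle\in h$ with $\eta\le\xi$; and $y\subseteq\gamma\subseteq V_\gamma$ gives $y\in V_{\gamma+1}$.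

With Lemma 8 this contradicts the Ladder Lemma. $\square$

## From the model to equiconsistency

*Proof of Theorem A.* By Proposition 12 and (6), $\lambda_0\le\kappa_0<\lambda_1\le\kappa_1<\dots<\lambda_{n-1}\le\kappa_{n-1}$, and $\theta(\kappa_{n-1})$ gives $\theta(\lambda_i)$, hence $\lambda_i\in V_\theta$. Put $\sigma_n:=\exists\lambda_0<\dots<\lambda_{n-1}\bigwedge_{i<n}\mathrm{inac}_L(\lambda_i)$. With Proposition 10,
$$T+\mathrm{EM}\ \vdash\ \text{there is a class ordinal }\theta\text{ with }V_\theta\models\mathsf{ZF}+\sigma_n. \tag{10}$$
This is the first part of the theorem.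

For the second part we step outside. Suppose $\mathsf{ZFC}_\omega\vdash\bot$. The proof uses finitely many axioms, so $\mathsf{ZFC}_n\vdash\bot$ for some $n$. The theory $\mathsf{ZF}+\sigma_n$ proves the relativization to $L$ of every axiom of $\mathsf{ZFC}_n$: for the axioms of $\mathsf{ZFC}$ this is Gödel's theorem, and the ordinals $\lambda_i$ given by $\sigma_n$ belong to $L$ and are inaccessible in $L$. Relativizing the derivation to $L$ gives $\mathsf{ZF}+\sigma_n\vdash\bot$. In $T+\mathrm{EM}$, run soundness for $V_\theta$ along this concrete derivation: each of its lines is a concrete term of $\mathsf{Form}$, its axioms hold in $V_\theta$ by (10), and so $T+\mathrm{EM}\vdash\mathsf{False}$. The transformation of proofs is effective and finitary. $\square$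

This also completes Corollary B: the theory with $\omega$ universes and excluded middle, without choice, is equiconsistent with the same theory with choice, hence with $\mathsf{ZFC}$ plus $n$ inaccessibles for every $n$.

## Arithmetical sentences and intermediate theories

**Consequence 1.** For each $n$, $T+\mathrm{EM}$ proves the arithmetical sentence $\mathrm{Con}(\mathsf{ZFC}_n)$, with universes up to $\mathsf{Type}_{n+2}$, the last one only as a classifier of motives.

*Proof.* "$V_\theta\models\mathsf{ZF}+\sigma_n$" is a single internal statement quantifying over all axioms in $\mathsf{Form}$, and soundness is provable internally by induction on derivations. So $T+\mathrm{EM}\vdash\mathrm{Con}(\mathsf{ZF}+\sigma_n)$. The implication $\mathrm{Con}(\mathsf{ZF}+\sigma_n)\to\mathrm{Con}(\mathsf{ZFC}_n)$ is provable in primitive recursive arithmetic, by the relativization of derivations just described. $\square$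

**Consequence 2.** Every arithmetical sentence $\sigma$ provable in $\mathsf{ZFC}_\omega$ is provable, as a statement about the type $\mathbb N$, in $T+\mathrm{EM}$.

*Proof.* Some $\mathsf{ZFC}_n$ proves $\sigma$, so $\mathsf{ZF}+\sigma_n\vdash\sigma^L$. Arithmetical sentences are absolute between $L$ and the universe, so $\mathsf{ZF}+\sigma_n\vdash\sigma$, and $V_\theta\models\sigma$ by soundness. It remains to compare the natural numbers of $V_\theta$ with $\mathbb N$. The $\omega$ of $V_\theta$ is $\{\bar m:m:\mathbb N\}$. The map $m\mapsto\bar m$ is injective up to $\approx$, because $m<k$ gives $\bar m\in\bar k$ by induction on $k$. It carries $+$ and $\cdot$ of $\mathbb N$ to those of $V_\theta$, by induction on the second argument, since both satisfy the same recursion equations. By induction on subformulas, $V_\theta\models\sigma$ is equivalent to $\sigma$ over $\mathbb N$. $\square$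

**Consequence 3.** Every theory $T'$ with $T+\mathrm{EM}\subseteq T'\subseteq T+\mathrm{EM}+\text{choice}$ is equiconsistent with $\mathsf{ZFC}_\omega$.

*Proof.* $\mathrm{Con}(\mathsf{ZFC}_\omega)\Rightarrow\mathrm{Con}(T+\mathrm{EM}+\text{choice})\Rightarrow\mathrm{Con}(T')\Rightarrow\mathrm{Con}(T+\mathrm{EM})\Rightarrow\mathrm{Con}(\mathsf{ZFC}_\omega)$. $\square$

Besides EM, the argument used only $\Pi$-types with universes, impredicative proof-irrelevant $\mathsf{Prop}$, standard inductive types ($\Sigma$, sums, $\mathbb N$, $\mathsf{Form}$, $\mathcal V$, lifts, logical connectives) and large elimination of $\mathsf{Acc}$. It used no function extensionality, propositional extensionality, quotients, choice or unique choice for data. Nothing is claimed here about the strength of the theory when EM or large elimination of $\mathsf{Acc}$ is dropped.
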